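# Necklaces of squares and negative Ehrhart coefficients of matching polytopes

## Three theorems on Ehrhart coefficients

For a finite simple graph $G=(V,E)$ let $\mathcal M(G)\subset\mathbb R^E$ be its matching polytope, the convex hull of the indicator vectors of matchings, and let $i_G(t)$ be its Ehrhart polynomial. The polytope is *Ehrhart positive* if all coefficients of $i_G$ are nonnegative.

**Theorem A.** For $m\ge2$ let $R_m$ be the necklace of $m$ squares: $m$ four-cycles $u_ip_iq_iv_i$ (with edges $u_iv_i,u_ip_i,p_iq_i,q_iv_i$), joined cyclically by the edges $v_iu_{i+1}$, indices mod $m$. For $r\ge1$ let $P_r$ be the open chain of $r$ such squares, joined by single edges, continued at each end by one more edge to an end vertex that carries two pendant edges. Infinitely many graphs in $\{R_m:m\ge2\}\cup\{P_r:r\ge1\}$ have matching polytopes that are not Ehrhart positive. In particular, the conjecture that matching polytopes of finite simple graphs are Ehrhart positive is false.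

**Theorem B.** For a word $w=(w_1,\dots,w_m)\in\{Q,K\}^m$, $m\ge2$, let $G_w$ be the following graph. For each $i$ take vertices $u_i,v_i$. If $w_i=Q$, add vertices $p_i,q_i$ and the edges $u_iv_i,u_ip_i,p_iq_i,q_iv_i$. If $w_i=K$, attach two pendant edges at $u_i$ and two at $v_i$, with no edge $u_iv_i$. Finally add all edges $v_iu_{i+1}$, indices mod $m$. For every finite simple graph $H$ there is a word $w$ such that $\mathcal M(H\sqcup G_w)$ is not Ehrhart positive. Hence, with $H=K_{1,\Delta}$, for each $\Delta\ge3$ there are bipartite outerplanar graphs of maximum degree exactly $\Delta$ whose matching polytopes are not Ehrhart positive.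

**Theorem C.** If $G$ has maximum degree at most $2$, then $\mathcal M(G)$ is Ehrhart positive.

The conjecture in Theorem A is stated in Yao Li and Sihong Shao, "Series-parallel extensions and Ehrhart positivity", arXiv:2610.03122 (2026). The graphs $R_m$ and $P_r$ are connected, bipartite and outerplanar with maximum degree $3$, so A and C together say that degree $3$ is exactly where positivity can begin to fail. The proof of Theorem A is by contradiction: it does not tell us which $m$ or $r$ occur.

## Ehrhart polynomials of matching polytopes, and small graphs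

A *matching* is a set of edges no two of which share a vertex. The polytope $\mathcal M(G)=\operatorname{conv}\{\mathbf 1_S: S \text{ a matching}\}$ has $0/1$ vertices. It contains $0$ and all unit vectors, so it has full dimension $|E|$. By Ehrhart's theorem there is a polynomial $i_G$, of degree $|E|$, with $i_G(t)=\#(t\mathcal M(G)\cap\mathbb Z^E)$ for all integers $t\ge0$.

We use the following facts; $x(\delta(v))$ denotes the sum of $x_e$ over edges $e$ at $v$.

1. If $G$ is bipartite, then $\mathcal M(G)=\{x\ge0:\ x(\delta(v))\le1 \text{ for all } v\}$, because the incidence matrix of a bipartite graph is totally unimodular.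
2. (Edmonds) For general $G$ one adds the inequalities $x(E[W])\le\frac{|W|-1}2$ for all $W\subseteq V$ of odd size, where $E[W]$ is the set of edges inside $W$.
3. $\mathcal M(G\sqcup G')=\mathcal M(G)\times\mathcal M(G')$, so $i_{G\sqcup G'}=i_G\,i_{G'}$.
4. $i_G(2)\le3^{|E|}$, since lattice points of $2\mathcal M(G)$ have all coordinates in $\{0,1,2\}$.
5. (Ehrhart–Macdonald reciprocity) For $k\ge1$, $(-1)^{|E|}i_G(-k)$ is the number of lattice points in the interior of $k\mathcal M(G)$.

Let us compute a few polynomials.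

*Stars.* The matchings of $K_{1,n}$ are $\emptyset$ and the single edges, so $\mathcal M(K_{1,n})$ is the standard simplex and $i(t)=\binom{t+n}n=\frac1{n!}\prod_{j=1}^n(t+j)$, with positive coefficients.

*The triangle.* Again a matching has at most one edge, so $i_{C_3}(t)=\binom{t+3}3$. The point $(\frac12,\frac12,\frac12)$ satisfies all degree inequalities but is not in $\mathcal M(C_3)$, since its coordinate sum is $\frac32>1$. So for odd cycles fact 2 really adds something.

*The square.* In $t\mathcal M(C_4)$, let $x_1,x_3$ be the values on two opposite edges and $M=\max(x_1,x_3)$. There are $2M+1$ pairs with maximum $M$, and each of the other two coordinates ranges freely over $\{0,\dots,t-M\}$. Put $n=t+1$ and $j=n-M$. Then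
$$i_{C_4}(t)=\sum_{M=0}^t(2M+1)(t+1-M)^2=\sum_{j=1}^{n}(2n+1-2j)j^2=\frac{(2n+1)^2n(n+1)}6-\frac{n^2(n+1)^2}2,$$
which simplifies to $\frac{n(n+1)(n^2+n+1)}6=\frac16(t+1)(t+2)(t^2+3t+3)$. At $t=1$ this is $7$: one empty matching, four single edges, two perfect matchings. All coefficients are positive.

The paper of Li and Shao quotes as known that matching polytopes of forests and of even cycles $C_{2m}$, $m\ge2$, are Ehrhart positive. It also quotes positivity for all $K_{2,n}$ and computations showing positive coefficients for $K_{m,n}$ with $1\le m,n\le5$. We use the results on forests and even cycles in Theorem C, and nothing else from this list.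

## The graphs $G_w$ and their components

In $G_w$ every letter contributes $4$ edges and every index one connecting edge, so $|E(G_w)|=5m$. Since $m\ge2$, the connecting edges produce no multiple edge, so $G_w$ is simple. Each $u_i$ and each $v_i$ has degree $3$ (two gadget edges and one connecting edge), the $p_i,q_i$ have degree $2$, and pendant vertices have degree $1$. Put the $u_i,q_i$ in one class and the $v_i,p_i$ in the other, and each pendant vertex opposite its neighbor. Every edge then joins the two classes, so $G_w$ is bipartite.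

If all letters are $Q$, then $G_w=R_m$. A letter $K$ cuts the necklace, because $u_i$ and $v_i$ are then not joined inside the gadget. So if at least one letter is $K$, every component runs from the vertex $v_i$ of one $K$ through $r\ge0$ squares to the vertex $u_j$ of the next $K$ (possibly the same $K$, going around once). This component is $P_r$; we allow $r=0$, where $P_0$ is an edge with two pendant edges at each end. It has $4r+(r+1)+4=5r+5$ edges. Thus every $G_w$ is a disjoint union of members of
$$\mathcal F=\{R_m:m\ge2\}\cup\{P_r:r\ge0\}$$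
with $5m$ edges in total. These graphs are connected.

A graph is *outerplanar* if it can be drawn in the plane with all vertices on the outer face; for example, a square with one diagonal is outerplanar. $P_r$ is drawn as a row of squares. In $R_m$ the Hamiltonian cycle $u_1p_1q_1v_1u_2p_2q_2v_2\cdots$ goes on the outside, and the chords $u_iv_i$ each cut off one square and do not cross.

## What positivity forces at negative arguments

Suppose $f=\sum c_jt^j$ has nonnegative coefficients. Then $|f(-k)|\le f(k)$ for $k>0$. So a sensible first attempt is to look for a graph with $|i_G(-k)|>i_G(k)$ for some integer $k\ge 1$. This can never work. By reciprocity, $|i_G(-k)|$ is the number of *interior* lattice points of $k\mathcal M(G)$, which is at most the number $i_G(k)$ of all its lattice points. Every lattice polytope passes this test.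

The next thing to test is a derivative. For a polynomial $f=\sum c_jt^j$ put $\|f\|=\sum_j|c_j|2^j$. This is subadditive and submultiplicative, and
$$|f'(-2)|\le\sum_jj|c_j|2^{j-1}\le\frac{\deg f}2\,\|f\|.\tag{1}$$
If the coefficients of $i_G$ are nonnegative, then $\|i_G\|=i_G(2)\le3^{|E|}$. So positivity forces $|i_G'(-2)|\le\frac{|E|}2\,3^{|E|}$: the derivative at $-2$ grows at most *exponentially* in the number of edges. The plan is to violate this by superexponential growth. Nonnegativity survives sums, so we may test a sum of many Ehrhart polynomials. Set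
$$I_m(t)=\sum_{w\in\{Q,K\}^m}i_{G_w}(t)\qquad(m\ge2),\tag{2}$$
a polynomial of degree at most $5m$.

**Proposition 1.** For all $m\ge2$, $I_m(-2)=0$. There are no constants $A,B$ such that $|I_n'(-2)|\le AB^n$ for all even $n\ge2$.

The first statement is no surprise: $u_1$ has degree $3$, so an interior lattice point of $2\mathcal M(G_w)$ would need three positive integers with sum less than $2$, and by reciprocity each $i_{G_w}(-2)$ is $0$. (It also drops out of the computation below.) The second statement is the heart of the matter. First we see that it suffices.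

**Proof of Theorem A from Proposition 1.** Suppose only finitely many members of $\mathcal F$ are not Ehrhart positive. For the others, $\|i_G\|=i_G(2)\le3^{|E(G)|}$. Enlarging the base to cover the finitely many exceptions, we get $\kappa\ge3$ with $\|i_G\|\le\kappa^{|E(G)|}$ for all $G\in\mathcal F$. Each $G_w$ is a disjoint union of members of $\mathcal F$ with $5m$ edges in total, so $\|i_{G_w}\|\le\kappa^{5m}$ by fact 3 and submultiplicativity. There are $2^m$ words, so $\|I_m\|\le(2\kappa^5)^m$, and (1) gives $|I_m'(-2)|\le\frac{5m}2(2\kappa^5)^m$ for all $m\ge2$. This contradicts Proposition 1. So infinitely many members of $\mathcal F$ are not Ehrhart positive, and discarding the single graph $P_0$ leaves infinitely many. $\blacksquare$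

**Proof of Theorem B from Proposition 1.** Suppose $i_Hi_{G_w}$ has nonnegative coefficients for all words $w$ of length $m\ge2$. Then so has $J_m=i_HI_m$. Let $\ell\ge0$ be the order of vanishing of $i_H$ at $-2$. In the Leibniz formula for $J_m^{(\ell+1)}(-2)$, the terms with $i_H^{(k)}(-2)$, $k<\ell$, vanish, and the term $i_H^{(\ell+1)}(-2)I_m(-2)$ vanishes because $I_m(-2)=0$. So
$$J_m^{(\ell+1)}(-2)=(\ell+1)\,i_H^{(\ell)}(-2)\,I_m'(-2),\qquad i_H^{(\ell)}(-2)\ne0 .$$
As $J_m$ has nonnegative coefficients,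
$$|J_m^{(\ell+1)}(-2)|\le J_m^{(\ell+1)}(2)\le(\deg J_m)^{\ell+1}J_m(2)\le(|E(H)|+5m)^{\ell+1}\,3^{|E(H)|}\,(2\cdot3^5)^m .$$
Hence $|I_m'(-2)|$ is bounded by an exponential in $m$, contradicting Proposition 1. For the last sentence of the theorem, $K_{1,\Delta}\sqcup G_w$ is bipartite and outerplanar of maximum degree $\max(\Delta,3)=\Delta$. $\blacksquare$

It remains to compute $I_n'(-2)$ well enough to see its growth.

## Transfer matrices: why squares and pendant pairs are added

**Step 1: fill one gadget.** This step counts the lattice points of $t\mathcal M(G_w)$ locally. Fix an integer $t\ge0$. By fact 1 a lattice point is an $x\in\mathbb Z_{\ge0}^E$ with $x(\delta(v))\le t$ at all vertices. Put $y_i=x_{v_iu_{i+1}}$, and let $\alpha_i,\delta_i$ be the total weight at $u_i,v_i$ of the edges of the $i$-th gadget. The constraints at $u_i$ and $v_i$ are $y_{i-1}+\alpha_i\le t$ and $\delta_i+y_i\le t$. Given $\alpha,\delta\in\{0,\dots,t\}$, with $\mu=\min(\alpha,\delta)$ and $M=\max(\alpha,\delta)$, we count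 the fillings of a gadget.

*Gadget $Q$.* Let $e=x_{uv}$, $0\le e\le\mu$. Then $x_{up}=\alpha-e$ and $x_{qv}=\delta-e$ are determined. The constraints at $p$ and $q$ leave $t+1-(M-e)$ values for $x_{pq}$. The total is $\sum_{e=0}^\mu(t+1-M+e)=(\mu+1)(t+1-M)+\frac{\mu(\mu+1)}2$.

*Gadget $K$.* Weight $\alpha$ on two pendant edges can be split in $\alpha+1$ ways. The total is $(\alpha+1)(\delta+1)=(\mu+1)(M+1)$.

If we used squares only, the kernel would depend on both $\mu$ and $M$. In the sum, $M$ cancels:
$$U(\alpha,\delta)=(\mu+1)(t+2)+\frac{\mu(\mu+1)}2=\sum_{x=0}^{\mu}(x+t+2).$$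
This is the reason for summing over all words. A function of $\mu$ alone factors through a diagonal matrix. With matrices indexed by $\{0,\dots,t\}$, let $S_{\alpha x}=1$ if $x\le\alpha$ and $0$ otherwise, and $\Lambda=\operatorname{diag}(x+t+2)_{0\le x\le t}$. Then $U=S\Lambda S^T$.

**Step 2: glue the gadgets.** Summing over one connecting edge gives the number of $y\ge0$ with $\delta+y\le t$ and $y+\alpha\le t$. This is $t+1-\max(\delta,\alpha)$, the number of $x\le t$ with $x\ge\delta$ and $x\ge\alpha$, so it equals $(S^TS)(\delta,\alpha)$.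

**Lemma 2.** For $m\ge2$ and integers $t\ge0$,
$$I_m(t)=\operatorname{tr}\big((\Lambda C)^m\big),\qquad C=(S^2)^TS^2.\tag{3}$$

*Proof.* By Steps 1 and 2, $I_m(t)$ is the sum over all $\alpha_i,\delta_i$ of $\prod_iU(\alpha_i,\delta_i)\,(S^TS)(\delta_i,\alpha_{i+1})$, that is, $\operatorname{tr}(S\Lambda S^TS^TS)^m$. Moving the first $S$ cyclically to the end gives $\operatorname{tr}(\Lambda S^TS^TSS)^m$. $\square$

*Check at $t=1$, $m=2$.* Here $\Lambda=\operatorname{diag}(3,4)$, $S^2=\begin{pmatrix}1&0\\2&1\end{pmatrix}$, $C=\begin{pmatrix}5&2\\2&1\end{pmatrix}$, $\Lambda C=\begin{pmatrix}15&6\\8&4\end{pmatrix}$, and $\operatorname{tr}(\Lambda C)^2=225+48+48+16=337$. On the other side we count matchings. $P_0$ has $1+3\cdot3=10$, so $KK$ gives $100$. $P_1$ has $63$ using neither connecting edge, $9+9$ using exactly one, and $2$ using both, in total $83$, so $QK$ and $KQ$ give $166$. $R_2$ has $49+9+9+4=71$. Indeed $100+166+71=337$.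

## A determinant that makes sense at $t=-2$

Formula (3) cannot be evaluated at $t=-2$: the size of the matrices is $t+1$. We package all traces in $\det(I-s\Lambda C)$ and express this determinant by solutions of a difference equation, where $t$ appears only as a parameter and as an evaluation point. Let
$$\delta^4k(x)=k(x+2)-4k(x+1)+6k(x)-4k(x-1)+k(x-2).$$

**Step 3: two families of polynomials.** This step builds the solutions. Starting from $k_0\in\{1,\ x+\frac12\}$, define $k_n\in\mathbb Q[x,t]$ for $n\ge1$ by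
$$\delta^4k_n=(x+t+2)\,k_{n-1},\qquad k_n(-2,t)=k_n(-1,t)=k_n(0,t)=k_n(1,t)=0.\tag{4}$$
Existence: write $(x+t+2)k_{n-1}=\sum_jc_j(t)\binom xj$ and put $k_n=\sum_jc_j(t)\binom{x+2}{j+4}$. Indeed $\delta^4$ is the fourth forward difference shifted by $-2$, so $\delta^4\binom{x+2}{j+4}=\binom xj$, and $\binom{x+2}{j+4}$ vanishes at $x=-2,\dots,j+1$. Uniqueness: a polynomial in $x$ killed by $\delta^4$ has degree at most $3$, and vanishing at four points makes it $0$.

Call the family $a_n$ if $a_0=1$, and $b_n$ if $b_0=x+\frac12$. For example, $a_1=\binom{x+2}5+(t+2)\binom{x+2}4$. Put $a=\sum_{n\ge0}s^na_n$, $b=\sum_{n\ge0}s^nb_n$ and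
$$D(t,s)=a(t+1,t)\,b(t+2,t)-a(t+2,t)\,b(t+1,t)=\sum_{n\ge0}d_n(t)s^n,\qquad d_n\in\mathbb Q[t].\tag{5}$$

**Lemma 3.** For every integer $t\ge0$, $\det(I-s\Lambda C)=D(t,s)$.

*Proof.* We work over $\mathbb Q[[s]]$. Since $S$ is unitriangular, $\det C=1$, and $C^{-1}=PP^T$ with $P=S^{-2}$. So $\det(I-s\Lambda C)=\det(PP^T-s\Lambda)$.

*First, $PP^T$ is $\delta^4$ with boundary conditions.* $S^{-1}$ is the backward difference, so $(Pf)(x)=f(x)-2f(x-1)+f(x-2)$ with the convention $f(-1)=f(-2)=0$. Transposing, $(P^Tk)(x)=k(x)-2k(x+1)+k(x+2)$ with $k(t+1)=k(t+2)=0$. Extend $k$ linearly to the left: $k(-1)=2k(0)-k(1)$, $k(-2)=2k(-1)-k(0)$. Then $h(x)=k(x)-2k(x+1)+k(x+2)$ satisfies $h(-1)=h(-2)=0$, which is exactly the convention needed for $P$. Hence $(PP^Tk)(x)=h(x)-2h(x-1)+h(x-2)=\delta^4k(x)$ for $0\le x\le t$.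

*Second, compute the determinant of one larger map in two ways.* Consider, on vectors $(k(0),\dots,k(t+2))$ extended linearly to $-1,-2$, the map
$$k\mapsto(\rho_0,\dots,\rho_t,\ k(t+1),\ k(t+2)),\qquad\rho_x=\delta^4k(x)-s(x+t+2)k(x).$$
If $k(t+1)=k(t+2)=0$, then the $\rho$-part is $(PP^T-s\Lambda)k$. So the matrix is block upper triangular with diagonal blocks $PP^T-s\Lambda$ and $I_2$, and its determinant is $\det(PP^T-s\Lambda)$. On the other hand, $\rho_x$ equals $k(x+2)$ plus a combination of $k(0),\dots,k(x+1)$. So passing to the coordinates $(k(0),k(1),\rho_0,\dots,\rho_t)$ is a unitriangular change of variables, of determinant $1$. In these coordinates the map has matrix $\begin{pmatrix}0&I_{t+1}\\Y&*\end{pmatrix}$. Moving two columns past $t+1$ columns gives the sign $(-1)^{2(t+1)}=1$, so the determinant is $\det Y$. Here $Y$ is the $2\times2$ matrix that takes $(k(0),k(1))$ to $(k(t+1),k(t+2))$ when all $\rho_x=0$.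

*Third, identify $Y$.* By (4), and since $\delta^4$ kills $a_0$ and $b_0$, both $k=a$ and $k=b$ satisfy $\delta^4k=s(x+t+2)k$. At $x=-2,-1,0,1$ they equal $a_0=1$ and $b_0=x+\frac12$, so there they are linear in $x$ as required. Their initial data $(k(0),k(1))$ are $(1,1)$ and $(\frac12,\frac32)$. So
$$Y\begin{pmatrix}1&\frac12\\1&\frac32\end{pmatrix}=\begin{pmatrix}a(t+1,t)&b(t+1,t)\\a(t+2,t)&b(t+2,t)\end{pmatrix}.$$
The matrix of initial data has determinant $1$, so $\det Y=D(t,s)$. $\square$

*Check at $t=0$.* $\Lambda=(2)$, $C=(1)$, so the determinant is $1-2s$. On the other side, $a(1,0)=1$, $b(1,0)=\frac32$, and the difference equation at $x=0$ gives $a(2,0)=1+2s$, $b(2,0)=\frac52+s$. Then $D(0,s)=\frac52+s-\frac32(1+2s)=1-2s$.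

**Step 4: go to $t=-2$.** This step expresses $I_m'(-2)$ by the polynomials $a_m,b_m$. Since $\log\det(I-sX)=-\sum_{m\ge1}\operatorname{tr}(X^m)s^m/m$, Lemmas 2 and 3 show that for $m\ge2$ the coefficient of $s^m$ in $\log D(t,s)$ is $-I_m(t)/m$ at every integer $t\ge0$. (Note $d_0=(t+\frac52)-(t+\frac32)=1$, so the logarithm is defined.) Both sides are polynomials in $t$, so they agree identically.

At $t=-2$ the evaluation points $t+1,t+2$ become $-1,0$, where $a_n$ and $b_n$ vanish for $n\ge1$ and all $t$. So $a(-1,-2)=a(0,-2)=1$, $b(-1,-2)=-\frac12$, $b(0,-2)=\frac12$, and $D(-2,s)=\frac12+\frac12=1$. Hence $\log D(-2,s)=0$ and $I_m(-2)=0$ for $m\ge2$, the first part of Proposition 1. Moreover $\partial_t\log D=\partial_tD/D=\partial_tD$ at $t=-2$, so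
$$I_m'(-2)=-m\,d_m'(-2)\qquad(m\ge2).\tag{6}$$
To differentiate (5), note that $\frac{d}{dt}a(t+1,t)=\partial_xa+\partial_ta$, and at $x=-1$ the second term is $0$ because $a(-1,t)=1$ for all $t$. The other three factors behave in the same way. Writing $'$ for $\partial_x$ at $t=-2$, we get $\partial_tD=a'(-1)b(0)+a(-1)b'(0)-a'(0)b(-1)-a(0)b'(-1)$, and the coefficient of $s^n$ is
$$d_n'(-2)=\tfrac12\big(a_n'(-1)+a_n'(0)\big)+b_n'(0)-b_n'(-1)\qquad(n\ge1).\tag{7}$$

## From derivatives at zeros to integrals over the line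

From now on $t=-2$, and (4) reads $\delta^4k_n=x\,k_{n-1}$. The generating function $\sum_xk_n(x)z^x$ will satisfy a very simple recursion. But its coefficients are the values of $k_n$, while (7) asks for derivatives at the zeros $-1$ and $0$. The following lemma reads off those derivatives.

**Lemma 4.** Let $f$ be a polynomial vanishing at $-2,-1,0,1$, and $F(z)=\sum_{x\ge0}f(x)z^x$, a rational function with no pole except at $z=1$. Then
$$f'(0)=-\int_{\mathbb R}F(-e^{-\xi})\,d\xi,\qquad f'(-1)=\int_{\mathbb R}e^{-\xi}F(-e^{-\xi})\,d\xi.\tag{8}$$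

*Proof.* First we show that for *every* polynomial $f$ and $0<\sigma<1$,
$$\int_0^\infty y^{\sigma-1}F(-y)\,dy=\frac{\pi f(-\sigma)}{\sin\pi\sigma}.$$
By linearity take $f=\binom{x+r}r$, $r\ge0$. Then $F(-y)=(1+y)^{-r-1}$ and the left side is the Beta integral $\frac{\Gamma(\sigma)\Gamma(r+1-\sigma)}{r!}$. Since $\Gamma(r+1-\sigma)=(r-\sigma)\cdots(1-\sigma)\Gamma(1-\sigma)$, it equals $\frac{\pi}{\sin\pi\sigma}\binom{r-\sigma}r$, as claimed.

Now let $f$ vanish at $-2,-1,0,1$. Then $F(z)=O(z^2)$ at $0$. Near infinity, $F(z)=-\sum_{x\ge1}f(-x)z^{-x}$. It is enough to see this for $f=\binom{x+r}r$, where $F=(1-z)^{-r-1}=(-1)^{r+1}\sum_{j\ge0}\binom{j+r}rz^{-j-r-1}$ and $-f(-x)=(-1)^{r+1}\binom{x-1}r$. So $f(-1)=f(-2)=0$ gives $F(z)=O(z^{-3})$. Hence $|F(-y)|\le c\min(y^2,y^{-3})$ for $y>0$ and some constant $c$, and for all $\sigma\in[0,1]$ the integrand is dominated by $c\min(y^2,y^{-3})(1+y^{-1})$, which is integrable. So we may let $\sigma\to0$ and $\sigma\to1$. The right side tends to $-f'(0)$ as $\sigma\to0$,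 because $f(-\sigma)\sim-\sigma f'(0)$. As $\sigma\to1$ it tends to $f'(-1)$, because $f(-\sigma)=-(\sigma-1)f'(-1)+O((\sigma-1)^2)$ and $\sin\pi\sigma\sim-\pi(\sigma-1)$. Substitute $y=e^{-\xi}$. $\square$

**Step 5: the recursion becomes a derivative.** Let $\mathcal G_n(z)=\sum_{x\ge0}k_n(x)z^x$. For $n\ge1$, multiply $\delta^4k_n=xk_{n-1}$ by $z^x$ and sum over $x\ge0$. Because $k_n(-2)=k_n(-1)=k_n(0)=k_n(1)=0$, the shifts produce no boundary terms, and
$$\big(z^{-2}-4z^{-1}+6-4z+z^2\big)\mathcal G_n=\frac{(1-z)^4}{z^2}\,\mathcal G_n=z\frac{d}{dz}\mathcal G_{n-1}.$$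
Put $z=-e^{-\xi}$ and $g_n(\xi)=\mathcal G_n(-e^{-\xi})$. Then $z\frac{d}{dz}=-\frac{d}{d\xi}$ and $\frac{(1-z)^4}{z^2}=(e^{\xi/2}+e^{-\xi/2})^4=16\cosh^4\frac\xi2$. This suggests a new coordinate on the line:
$$\eta(\xi)=\int_0^\xi16\cosh^4\tfrac r2\,dr=\sinh2\xi+8\sinh\xi+6\xi,\qquad\partial=\frac{d}{d\eta}=\frac1{16\cosh^4(\xi/2)}\frac{d}{d\xi}.$$
The function $\eta$ is an odd increasing bijection of $\mathbb R$ and extends to an entire function of $\xi$. The recursion is $g_n=-\partial g_{n-1}$, so
$$g_n=(-\partial)^ng_0.\tag{9}$$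

**Step 6: the initial functions.** Let $T=\tanh\frac\xi2$ and $\varphi=\operatorname{sech}^2\frac\xi2=1-T^2$. For $k_0=1$ we have $\mathcal G_0=\frac1{1-z}$. For $k_0=x+\frac12$ we have $\mathcal G_0=\frac z{(1-z)^2}+\frac1{2(1-z)}=\frac{1+z}{2(1-z)^2}$. Hence
$$g_0^a=\frac1{1+e^{-\xi}}=\tfrac12(1+T),\qquad g_0^b=\frac12\cdot\frac{1-e^{-\xi}}{(1+e^{-\xi})^2}=\tfrac14(T+T^2).$$

**Step 7: insert into (7).** By (8) and (9), for $n\ge1$,
$$d_n'(-2)=-\tfrac12\int(1-e^{-\xi})(-\partial)^n\tfrac12T\,d\xi-\int(1+e^{-\xi})(-\partial)^n\tfrac14(T+T^2)\,d\xi.$$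
The two terms containing $T$ have weights $-\frac14(1-e^{-\xi})$ and $-\frac14(1+e^{-\xi})$, which add up to $-\frac12$:
$$d_n'(-2)=-\tfrac12\int_{\mathbb R}(-\partial)^nT\,d\xi-\tfrac14\int_{\mathbb R}(1+e^{-\xi})(-\partial)^nT^2\,d\xi.\tag{10}$$
To see that everything converges, let $\xi\to+\infty$ and $\epsilon=e^{-\xi}$. Then $T-1=\frac{-2\epsilon}{1+\epsilon}$ and $\varphi=\frac{4\epsilon}{(1+\epsilon)^2}$ are power series in $\epsilon$ without constant term, and $\partial=-\epsilon^2(1+\epsilon)^{-4}\,\epsilon\frac{d}{d\epsilon}$ raises the order in $\epsilon$ by $2$. So $\partial^nT$ and $\partial^n\varphi$ are $O(e^{-(2n+1)|\xi|})$ for $n\ge1$. As $\xi\to-\infty$ the same holds by parity, since $T$ is odd, $\varphi$ is even, and $\partial$ reverses parity.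

## An $L^2$ norm and its growth

**Proposition 5.** For even $n\ge2$,
$$d_n'(-2)=\frac{(-1)^{n/2}}{32}\int_{\mathbb R}\big(\partial^{n/2}\varphi\big)^2d\eta,\qquad|I_n'(-2)|=\frac n{32}\,\big\|\partial^{n/2}\varphi\big\|^2_{L^2(d\eta)}.\tag{11}$$

*Proof.* Let $n$ be even. Then $\partial^nT$ is odd, so the first integral in (10) vanishes. Next, $\partial^nT^2=-\partial^n\varphi$ is even, so $1+e^{-\xi}$ may be replaced by its even part $1+\cosh\xi=2\cosh^2\frac\xi2$. With $d\xi=\frac{d\eta}{16\cosh^4(\xi/2)}$,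
$$d_n'(-2)=\tfrac12\int\cosh^2\tfrac\xi2\ \partial^n\varphi\,d\xi=\frac1{32}\int_{\mathbb R}\varphi\,\partial^n\varphi\,d\eta.$$
Now integrate by parts $\frac n2$ times in $\eta$. The boundary terms are products of two functions $\partial^i\varphi$, $\partial^j\varphi$ with $i+j=n-1$, and tend to $0$. All integrals converge: $d\eta=16\cosh^4\frac\xi2\,d\xi$ costs a factor $e^{2|\xi|}$, while $\partial^i\varphi\,\partial^j\varphi=O(e^{-(2n+2)|\xi|})$ for $i+j=n$. This gives the first formula, and (6) gives the second. $\square$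

*Check for $n=2$.* Since $\frac{d\varphi}{d\xi}=-\varphi T$, we have $\partial\varphi=-\frac1{16}\varphi^3T$. With $d\eta=16\varphi^{-2}d\xi$ and $d\xi=\frac{2\,dT}\varphi$,
$$\int(\partial\varphi)^2d\eta=\frac18\int_{-1}^1(1-T^2)^3T^2\,dT=\frac18\cdot\frac{32}{315}=\frac4{315},\qquad d_2'(-2)=-\frac1{32}\cdot\frac4{315}=-\frac1{2520}.$$
Directly from (4) at $t=-2$: $a_1=\binom{x+2}5$ and $b_1=2\binom{x+2}6+\frac32\binom{x+2}5$. Using $y\binom yj=(j+1)\binom y{j+1}+j\binom yj$ with $y=x+2$ to expand $x\,a_1$ and $x\,b_1$, we get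
$$a_2=6\tbinom{x+4}{10}+3\tbinom{x+4}9,\qquad b_2=14\tbinom{x+4}{11}+17\tbinom{x+4}{10}+\tfrac92\tbinom{x+4}9.$$
The derivative of $\binom zk$ at an integer $0\le j<k$ is $(-1)^{k-1-j}\,j!\,(k-1-j)!/k!$. So $a_2'(0)=0$, $a_2'(-1)=\frac1{840}$, $b_2'(0)=-\frac1{3465}$, $b_2'(-1)=\frac{13}{18480}$, and (7) gives $\frac1{1680}-\frac1{3465}-\frac{13}{18480}=\frac1{1680}-\frac1{1008}=-\frac1{2520}$.

Now the growth. Derivatives bounded by an exponential would make $\varphi$ an entire function of $\eta$. But $\varphi=\operatorname{sech}^2\frac\xi2$ has a pole at $\xi=i\pi$, while $\eta$ is finite there.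

**Proof of Proposition 1, second part.** Suppose $|I_n'(-2)|\le AB^n$ for all even $n\ge2$. By (11), $\|\partial^j\varphi\|^2=\frac{16}j|I_{2j}'(-2)|$, so there are constants with $\|\partial^j\varphi\|_{L^2(d\eta)}\le A_1B_1^j$ for all $j\ge1$.

*From $L^2$ to sup.* For $\psi=\partial^j\varphi$, $j\ge1$, which tends to $0$ at $\pm\infty$, we have $\psi(\eta)^2=\int_{-\infty}^\eta2\psi\,\partial\psi\,d\eta$, hence $\sup\psi^2\le2\|\psi\|\,\|\partial\psi\|$ by Cauchy–Schwarz. So $\sup_{\mathbb R}|\partial^j\varphi|\le A_2B_2^j$ for $j\ge1$.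

*An entire function.* With these bounds the Taylor series of $\varphi$, as a function of $\eta$, at $\eta=0$ has infinite radius of convergence, and Taylor's remainder $\frac{|\eta|^j}{j!}\sup|\partial^j\varphi|$ tends to $0$. So there is an entire function $\Phi$ with $\Phi(\eta(\xi))=\operatorname{sech}^2\frac\xi2$ for all real $\xi$.

*Contradiction.* Since $\eta(\xi)=\sinh2\xi+8\sinh\xi+6\xi$ is entire, the function $\cosh^2(\frac\xi2)\,\Phi(\eta(\xi))$ is entire, and it equals $1$ on $\mathbb R$. By the identity theorem it equals $1$ on $\mathbb C$. At $\xi=i\pi$ we have $\cosh\frac{i\pi}2=\cos\frac\pi2=0$, so the left side is $0$, a contradiction. $\blacksquare$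

This completes the proofs of Theorems A and B.

## Odd cycles and maximum degree two

We turn to Theorem C; letters are reused locally. A graph of maximum degree at most $2$ is a disjoint union of paths and cycles. By fact 3 and the quoted results on forests and even cycles, it remains to show that $\mathcal M(C_n)$ is Ehrhart positive for odd $n\ge3$.

For polynomials in $t$, or series in $\mathbb R[t][[v]]$, write $f\succeq g$ if all coefficients of $f-g$ are nonnegative. Multiplying by a series $\succeq0$ preserves $\succeq$. If $\Psi$ is a power series with nonnegative coefficients and $f\succeq g\succeq0$ have no constant term in $v$, then $\Psi(f)\succeq\Psi(g)$.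

**Step 1: count lattice points.** By Edmonds' theorem, $\mathcal M(C_n)=\{x\ge0,\ x_i+x_{i+1}\le1,\ \sum x_i\le\frac{n-1}2\}$, indices mod $n$. Indeed, the set $W=V$ gives the last inequality. A proper odd subset $W$ with $|W|=2k+1$ induces a forest, which is bipartite with one class of size at most $k$; adding the degree inequalities over that class gives $x(E[W])\le k$.

Let $A_t$ be the matrix indexed by $\{0,\dots,t\}$ with entry $1$ if $x+y\le t$ and $0$ otherwise. The $x\in\mathbb Z_{\ge0}^n$ with all $x_i+x_{i+1}\le t$ number $\operatorname{tr}A_t^n$. We must remove those with $\sum x_i\ge\frac{(n-1)t}2+1$. Put $z_i=t-x_i-x_{i+1}\ge0$. Then $\sum z_i=nt-2\sum x_i$, so $\sum z_i\le t-2$ and $\sum z_i\equiv t\pmod2$ (as $n$ is odd). Conversely, given such $z\in\mathbb Z_{\ge0}^n$, the equations force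
$$2x_i=t-(z_i-z_{i+1}+z_{i+2}-\cdots+z_{i+n-1}).$$
The right side is even, since the alternating sum has the parity of $\sum z_i$, and it is at least $t-(t-2)>0$. Adding the formulas for $i$ and $i+1$ gives $2x_i+2x_{i+1}=2t-2z_i$, so $x$ solves the equations, and $\sum x_i=\frac12(nt-\sum z_i)\ge\frac{(n-1)t}2+1$. So removed points correspond bijectively to such $z$, and
$$i_{C_n}(t)=\operatorname{tr}A_t^n-\sum_{1\le j\le t/2}\binom{t-2j+n-1}{n-1}.\tag{12}$$

**Step 2: evaluate the trace.** Let $N=2t+3$ and $\theta_k=\frac{(2k+1)\pi}{2N}$. We have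
$$\sum_{y=0}^{t-x}\cos(2y+1)\theta=\frac{\sin((2t+2-2x)\theta)}{2\sin\theta},\qquad(2t+2-2x)\theta=N\theta-(2x+1)\theta.$$
Since $\cos N\theta_k=0$ and $\sin N\theta_k=(-1)^k$, the vector with entries $\cos((2x+1)\theta_k)$ is an eigenvector of $A_t$ with eigenvalue $\frac{(-1)^k}{2\sin\theta_k}$, for $0\le k\le t$. It is nonzero because $\cos\theta_k\ne0$. As $0<\theta_0<\dots<\theta_t<\frac\pi2$, the $t+1$ eigenvalues have distinct absolute values, so these are all. Let $Q_n=\sum_{k=0}^{N-1}(-1)^k\csc^n\theta_k$. Under $k\mapsto N-1-k$ we have $\theta_k\mapsto\pi-\theta_k$ and, as $N-1$ is even, the sign $(-1)^k$ is kept. The fixed term $k=t+1$ contributes $(-1)^{t+1}$. So $Q_n=2\sum_{k=0}^t(-1)^k\csc^n\theta_k-(-1)^t$, and, $n$ being odd,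
$$\operatorname{tr}A_t^n=2^{-n}\sum_{k=0}^t(-1)^k\csc^n\theta_k=2^{-n-1}\big[Q_n+(-1)^t\big].$$

The function $N\csc^n\theta\,\sec N\theta$ is $\pi$-periodic ($n$ and $N$ are odd) and decays as $\operatorname{Im}\theta\to\pm\infty$. In the strip $-\epsilon<\operatorname{Re}\theta<\pi-\epsilon$, $0<\epsilon<\frac\pi{2N}$, its poles are $0$ and $\theta_0,\dots,\theta_{N-1}$. At $\theta_k$ we have $\cos N\theta\sim-N(-1)^k(\theta-\theta_k)$, so the residue there is $-(-1)^k\csc^n\theta_k$. The residues add up to $0$, hence $Q_n=\operatorname{Res}_{\theta=0}N\csc^n\theta\sec N\theta$, which is a polynomial in $t$. Substituting $\sin\theta=\frac v2$, $d\theta=\frac{dv}{2\cos\theta}$, and putting $c_n=2^{-n}Q_n$,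
$$c_n=[v^{n-1}]F,\qquad F=\big(t+\tfrac32\big)\sec((2t+3)\theta)\sec\theta,\quad\theta=\arcsin\tfrac v2.\tag{13}$$
So $\operatorname{tr}A_t^n=\frac12c_n+2^{-n-1}(-1)^t$.

**Step 3: evaluate the removed points.** With the term $j=0$ included, the sum in (12) is the coefficient of $z^t$ in $\frac1{(1-z)^n(1-z^2)}=\frac1{(1-z)^{n+1}(1+z)}$. From $\frac1{1+z}=\frac1{2-(1-z)}=\sum_{j=0}^n2^{-j-1}(1-z)^j+2^{-n-1}\frac{(1-z)^{n+1}}{1+z}$ this coefficient is
$$p(t)+2^{-n-1}(-1)^t,\qquad p(t)=\sum_{j=0}^n2^{-j-1}\binom{t+n-j}{n-j}.$$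
The oscillating terms cancel in (12), and
$$i_{C_n}=\tfrac12c_n-p+\binom{t+n-1}{n-1}$$
as polynomials in $t$. For the triangle at $t=1$: $N=5$, $c_3=\frac{N(N^2+1)}{16}=\frac{65}8$, $p(1)=\frac{49}{16}$, and $\frac{65}{16}-\frac{49}{16}+3=4$, as it should be.

Since $\binom{t+k+1}{k+1}=\binom{t+k}k\big(1+\frac t{k+1}\big)\succeq\binom{t+k}k$ and $\sum_{j\ge2}2^{-j-1}=\frac14$, we have $p\preceq\frac12\binom{t+n}n+\big(\frac14+\frac14\big)\binom{t+n-1}{n-1}$. Therefore
$$i_{C_n}\succeq\tfrac12\Big[c_n-\binom{t+n}n\Big]+\tfrac12\binom{t+n-1}{n-1}.$$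

So it suffices to show $c_n\succeq\binom{t+n}n$ for all odd $n$. The series $F$ is even in $v$, and $\sum_n\binom{t+n}nv^n=(1-v)^{-t-1}$. So the claim is
$$F\succeq\mathcal T,\qquad\mathcal T=\sum_{n\text{ odd}}\binom{t+n}nv^{n-1}=\frac{(1-v)^{-t-1}-(1+v)^{-t-1}}{2v}.$$

**Step 4: rewrite $\mathcal T$.** Let $\lambda=\operatorname{artanh}v$ and $\beta=-\frac12\log(1-v^2)$, so that $-\log(1\mp v)=\beta\pm\lambda$. Then
$$\mathcal T=\frac{e^{t\beta}}{2v(1-v^2)}\big[(1+v)e^{t\lambda}-(1-v)e^{-t\lambda}\big]=\frac{e^{t\beta}}{1-v^2}\Big[\frac{\sinh t\lambda}v+\cosh t\lambda\Big].$$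

**Step 5: bound $F$ from below.** The goal is to split off the same factor $\frac{e^{t\beta}}{1-v^2}$. The Taylor series of $\tan$ has nonnegative coefficients because $\tan'=1+\tan^2$ and $\tan0=0$, and then so has $\sec$, because $\sec'=\sec\tan$. The addition formula for the cosine gives
$$\sec(3\theta+2t\theta)=\frac{\sec3\theta\,\sec2t\theta}{1-\tan3\theta\tan2t\theta}.$$
With $\sin\theta=\frac v2$:

- $\cos3\theta=\cos\theta(1-4\sin^2\theta)=\cos\theta(1-v^2)$, so $\sec\theta\sec3\theta=\frac1{(1-v^2/4)(1-v^2)}\succeq\frac1{1-v^2}$.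
- $\tan3\theta=\tan\theta\,\frac{3-v^2}{1-v^2}$ and $\tan\theta=\frac v2(1-\frac{v^2}4)^{-1/2}\succeq\frac v2$, so $\tan3\theta\succeq Y:=\frac v2\big(1+\frac2{1-v^2}\big)$.
- $2\theta=2\arcsin\frac v2\succeq v$, so $\sec2t\theta\succeq\sec tv$ and $\tan2t\theta\succeq2t\theta\succeq tv$.

Hence
$$F\succeq\frac{t+\frac32}{1-v^2}\cdot\frac{\sec tv}{1-tvY}.\tag{14}$$
Here $vY=\frac32v^2+v^4+v^6+\cdots$ and $\beta=\sum_{j\ge1}\frac{v^{2j}}{2j}$, so $vY=\beta+\gamma$ with
$$\gamma=v^2+\sum_{j\ge2}\Big(1-\frac1{2j}\Big)v^{2j},$$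
whose coefficients at $v^{2j}$, $j\ge1$, are all at least $\frac34$. Since $\binom{i+l}i\ge1\ge\frac1{i!}$,
$$\frac1{1-t\beta-t\gamma}=\sum_{i,l}\binom{i+l}i(t\beta)^i(t\gamma)^l\succeq\sum_i\frac{(t\beta)^i}{i!}\sum_l(t\gamma)^l=\frac{e^{t\beta}}{1-t\gamma}.$$
Comparing (14) with Step 4, it suffices to prove
$$\big(t+\tfrac32\big)\frac{\sec tv}{1-t\gamma}\succeq\frac{\sinh t\lambda}v+\cosh t\lambda.\tag{15}$$

**Step 6: prove (15).** Write $\lambda=v+r$ with $r=\sum_{j\ge1}\frac{v^{2j+1}}{2j+1}$. We first dominate $r$ by $\gamma$. Compare coefficients of $v^{2j}$: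

- $\frac rv$ has coefficient $\frac1{2j+1}\le\frac13\le\frac34$ for $j\ge1$, so $\frac rv\preceq\gamma$.
- $\gamma^2$ has coefficient at least $\frac9{16}(j-1)$ for $j\ge2$, one product for each of the $j-1$ ways to split $j$.
- $vr$ has coefficient $\frac1{2j-1}\le\frac13$ for $j\ge2$ and $0$ for $j=1$, so $vr\preceq\gamma^2$.
- $r^2$ has coefficient at most $\frac{j-2}9$ for $j\ge3$ and $0$ otherwise, so $r^2\preceq\gamma^2$.

As $\cosh tr$ and $\frac{\sinh tr}{tr}$ are power series in $t^2r^2$ with nonnegative coefficients, $\cosh tr\preceq\cosh t\gamma$ and $\frac{\sinh tr}{tr}\preceq\frac{\sinh t\gamma}{t\gamma}$. Also $\frac{\sinh tv}{tv}\preceq\cosh tv$. Therefore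
$$\cosh t\lambda=\cosh tv\cosh tr+\frac{\sinh tv}{tv}\cdot\frac{\sinh tr}{tr}\,t^2vr\preceq\cosh tv\,\big[\cosh t\gamma+t\gamma\sinh t\gamma\big].$$
The bracket equals $\sum_{i\ge0}\frac{1+2i}{(2i)!}(t\gamma)^{2i}$. The numbers $\frac{1+2i}{(2i)!}$ are $1,\frac32,\frac5{24},\dots$, all at most $\frac32$, so
$$\cosh t\lambda\preceq\tfrac32\cosh tv\sum_{i\ge0}(t\gamma)^{2i}.$$
Similarly,
$$\frac{\sinh t\lambda}v=t\,\frac{\sinh tv}{tv}\cosh tr+\cosh tv\cdot t\,\frac rv\cdot\frac{\sinh tr}{tr}\preceq t\cosh tv\cosh t\gamma+\cosh tv\sinh t\gamma,$$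
and since $\cosh t\gamma\preceq\frac1{1-t\gamma}$ and $\sinh t\gamma\preceq\sum_i(t\gamma)^{2i+1}$,
$$\frac{\sinh t\lambda}v\preceq\frac{t\cosh tv}{1-t\gamma}+\tfrac32\cosh tv\sum_{i\ge0}(t\gamma)^{2i+1}.$$
Adding, the even and odd powers of $t\gamma$ combine to $\frac1{1-t\gamma}$, and the right side of (15) is $\preceq\big(t+\frac32\big)\frac{\cosh tv}{1-t\gamma}$.

Finally $\cosh tv\preceq\sec tv$. Indeed $\sec''=\sec+2\sec\tan^2\succeq\sec$, so the numbers $s_k$ in $\sec y=\sum_ks_k\frac{y^{2k}}{(2k)!}$ satisfy $s_{k+1}\ge s_k$ and $s_0=1$, hence $s_k\ge1$ for all $k$. This proves (15), so $c_n\succeq\binom{t+n}n$ for all odd $n$. By Step 3, $i_{C_n}\succeq\frac12\binom{t+n-1}{n-1}\succeq0$ for odd $n\ge3$, and Theorem C follows. $\blacksquare$
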